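\title{All critical points of the distance to the tangential variety of the Veronese variety can be real}

\begin{abstract}
Let $\mathcal T$ be the variety of forms $\ell^{d-1}m$, with $\ell,m$ linear, in the space of forms of degree $d$ in $n$ variables, and let $\mathcal C$ be its dual variety, the caustic. We prove that for all $n,d\ge 2$ with $(n,d)\ne(2,2)$ there is a generic real form $F$ for which all complex critical points of the squared Bombieri--Weyl distance from $F$ to $\mathcal T$ and to $\mathcal C$ are real. For $d\ge3$ their number is $d\sum_{k=2}^n\binom nk(2^{k-1}-1)(d-2)^{k-2}$. The proof replaces the distance function on $\mathcal T$ by a rational function on $\mathbb P^{n-1}$, bounds its isolated critical points by a top Chern class, and constructs, by induction on the number of variables, a real form whose real nondegenerate critical points reach the bound.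
\end{abstract}

\section{Introduction}\label{sec:intro}

Fix integers $n\ge2$ and $d\ge2$ with $(n,d)\neq(2,2)$. Let $\mathcal H$ be the space of homogeneous forms of degree $d$ in $X=(X_1,\dots,X_n)$ with complex coefficients, and let $\mathcal H^{\mathbb R}$ be the real subspace of forms with real coefficients. For $F=\sum_{|\alpha|=d}f_\alpha X^\alpha$ and $G=\sum_{|\alpha|=d}g_\alpha X^\alpha$ the \emph{Bombieri--Weyl form} is
\[
\langle F,G\rangle=\sum_{|\alpha|=d}\binom d\alpha^{-1}f_\alpha g_\alpha .
\]
It is complex bilinear, symmetric and nondegenerate, and it is a Euclidean inner product on $\mathcal H^{\mathbb R}$. The symbol $\perp$ always refers to this form.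

Let $Y\subset\mathcal H$ be an irreducible variety defined over $\mathbb R$, with smooth locus $Y_{\mathrm{sm}}$ and real part $Y^{\mathbb R}=Y\cap\mathcal H^{\mathbb R}$. For $F\in\mathcal H$ the squared distance function is $\operatorname{dist}_F(G)=\langle F-G,F-G\rangle$. Its derivative at $G$ in the direction $W$ is $-2\langle F-G,W\rangle$, so a \emph{critical point of $\operatorname{dist}_F$ on $Y$} is a point $G\in Y_{\mathrm{sm}}$ with $F-G\perp T_GY$. There is a dense Zariski-open set $U_Y\subset\mathcal H$ such that for every $F\in U_Y$ the function $\operatorname{dist}_F$ has the same finite number of critical points on $Y$, all nondegenerate. This number is the \emph{Euclidean distance degree} $\operatorname{EDD}(Y)$. Near a real smooth point $G$ the set $Y^{\mathbb R}$ is a manifold whose tangent space complexifies to $T_GY$. Hence for real $F\in U_Y$ the real critical points are exactly the smooth critical points of the honest distance problem on $Y^{\mathbb R}$, and $\operatorname{EDD}(Y)$ bounds their number. It is natural to ask whether the bound is sharp, as the degree of a polynomial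 is a sharp bound for its number of real roots.

We consider the cones
\[
\mathcal V=\{\ell^d:\ \ell\text{ linear}\},\qquad
\mathcal T=\overline{\{\ell^{d-1}m:\ \ell,m\text{ linear}\}} ,
\]
that is, the cone over the Veronese variety and its \emph{tangential variety}, the Zariski closure of the union of the tangent spaces of $\mathcal V$ at its smooth points. Every binary quadratic form is a product of two linear forms, which is why $(2,2)$ is excluded; in all other cases $\dim\mathcal T\le 2n-1<\dim\mathcal H$. The \emph{dual variety} $Y^\vee$ of a cone $Y$ is the Zariski closure of the union of the normal spaces $(T_GY)^\perp$, $G\in Y_{\mathrm{sm}}$. The dual of $\mathcal V$ is the discriminant $\mathcal D$, and $\mathcal C=\mathcal T^\vee$ is its caustic component. Lemma~\ref{lem:tangent} makes this concrete: $\mathcal D$ is swept out by the forms $N$ whose gradient vanishes at some $x\neq0$, and $\mathcal C$ by those for which, in addition, the Hessian matrix of $N$ at $x$ kills a vector independent of $x$. For binary forms these are the forms with a double root and with a triple root. So the distance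 from $F$ to $\mathcal C$ measures how far $F$ is from having a degenerate singular point.

Call a real form $F$ \emph{generic} if $F\in U_{\mathcal T}\cap U_{\mathcal C}$. The following problem comes from the paper \cite{KMP} of Kozhasov, Mourrain and Parusi\'nski.

\medskip
\noindent\textbf{Problem.} \emph{Is there, for every pair $(n,d)$ as above, a generic real form $F$ such that all $\operatorname{EDD}(\mathcal T)$ critical points of $\operatorname{dist}_F$ on $\mathcal T$, equivalently all $\operatorname{EDD}(\mathcal C)$ critical points on $\mathcal C$, are real?}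
\medskip

It is known that $\operatorname{EDD}(\mathcal T)=\operatorname{EDD}(\mathcal C)$, that the corresponding bound is attained for $\mathcal V$ (equivalently, for $\mathcal D$), and that the answer is yes for binary forms, where $\operatorname{EDD}(\mathcal T)=d$, and for quadratic forms. We prove that the answer is yes in all cases. For $m\ge1$ write $[n]_m=1+m+\dots+m^{n-1}$, and for $d\ge3$, $n\ge1$ put
\begin{equation}\label{eq:numbers}
e_n=[n]_{d-1},\qquad E_n=\frac d{d-2}\bigl([n]_{2d-3}-[n]_{d-1}\bigr).
\end{equation}
With $s=d-2$ we have $[n]_{2d-3}=\frac{(1+2s)^n-1}{2s}$ and $[n]_{d-1}=\frac{(1+s)^n-1}s$, and the binomial theorem gives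
\[
E_n=d\sum_{k=2}^n\binom nk(2^{k-1}-1)(d-2)^{k-2}=\frac d{(d-2)^2}\Bigl[\frac{(2d-3)^n-1}2-(d-1)^n+1\Bigr].
\]
For instance $E_1=0$, $E_2=d$ and $E_3=3d(d-1)$.

\begin{theorem}\label{thm:main}
Let $n\ge2$ and $d\ge3$. There is a nonempty Euclidean-open set $O\subset\mathcal H^{\mathbb R}$ such that for every $F\in O$ outside a proper Zariski-closed set, all complex critical points of $\operatorname{dist}_F$ on $\mathcal T$, on $\mathcal C$ and on $\mathcal V$ are real. Moreover $\operatorname{EDD}(\mathcal T)=\operatorname{EDD}(\mathcal C)=E_n$.
\end{theorem}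

\begin{theorem}\label{thm:quadratic}
Let $d=2$ and $n\ge3$. Then $\operatorname{EDD}(\mathcal T)=\operatorname{EDD}(\mathcal C)=\binom n2$. For every real $F$ with distinct nonzero eigenvalues all critical points of $\operatorname{dist}_F$ on $\mathcal T$ and on $\mathcal V$ are real. For such $F$ outside a proper Zariski-closed set, all critical points on $\mathcal C$ are real as well.
\end{theorem}

A nonzero polynomial does not vanish identically on a nonempty Euclidean-open subset of $\mathcal H^{\mathbb R}$, so such a subset meets every dense Zariski-open subset of $\mathcal H$. In both theorems $F$ can therefore be chosen generic, and the answer to the Problem is affirmative.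

The proof of Theorem~\ref{thm:main} does not start from a known value of $\operatorname{EDD}(\mathcal T)$; the value comes out when an upper and a lower bound meet. The variety $\mathcal T$ is a family of linear spaces indexed by $[x]\in\mathbb P^{n-1}$. Projecting $F$ onto each of them turns $\operatorname{dist}_F$ into a rational function $\Psi_F$ on $\mathbb P^{n-1}$, whose critical points account for the critical points on $\mathcal T$ and on $\mathcal V$ together (Section~\ref{sec:reduction}). For every $F$, the function $\Psi_F$ has at most $E_n+e_n$ isolated critical points (Section~\ref{sec:upper}). For a suitable real $F$ it has $E_n+e_n$ real nondegenerate ones, $E_n$ belonging to $\mathcal T$ and $e_n$ to $\mathcal V$ (Section~\ref{sec:construction}). Section~\ref{sec:binary} carries out all three steps by hand for binary forms, and Section~\ref{sec:end} concludes.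

\paragraph{Notation.} The letter $d$ always denotes the degree; derivatives are written $\partial_v$, $\nabla$ or with subscripts. For $u,x\in\mathbb C^n$ we write $u\cdot x=\sum u_ix_i$, $\ell_u=u\cdot X$, $q(x)=x\cdot x$ and $x^\perp=\{v:x\cdot v=0\}$. The Hessian matrix of a form $N$ at $x$ is $H_N(x)$, and $H=H_F(x)$. Euler's identities read
\begin{equation}\label{eq:euler}
x\cdot\nabla N(x)=d\,N(x),\qquad H_N(x)\,x=(d-1)\nabla N(x).
\end{equation}

\section{Normal spaces and duality}\label{sec:normal}

In this section $d\ge2$. Since $\ell_u^d=\sum\binom d\alpha u^\alpha X^\alpha$, we have $\langle N,\ell_u^d\rangle=N(u)$ for every $N\in\mathcal H$. Differentiating this identity in $u$ once and twice at $u=x$ gives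
\begin{equation}\label{eq:polar}
\langle N,\ell_x^{d-1}\ell_b\rangle=\tfrac1d\,b\cdot\nabla N(x),\qquad
\langle N,\ell_x^{d-2}\ell_a\ell_b\rangle=\tfrac1{d(d-1)}\,a^TH_N(x)\,b .
\end{equation}
These formulas translate orthogonality to $\mathcal V$ and $\mathcal T$ into conditions on derivatives.

\begin{lemma}\label{lem:tangent}
The sets $\mathcal V$ and $\{\ell^{d-1}m\}$ are closed, so that $\mathcal T=\{\ell^{d-1}m\}$.
\begin{enumerate}
\item[(a)] Every $G=c\,\ell_x^d\neq0$ is a smooth point of $\mathcal V$, with $T_G\mathcal V=\{\ell_x^{d-1}\ell_b: b\in\mathbb C^n\}$. A form $N$ is normal to $\mathcal V$ at $G$ if and only if $\nabla N(x)=0$.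
\item[(b)] Every $G=\ell_x^{d-1}\ell_y$ with $x,y$ linearly independent is a smooth point of $\mathcal T$, with $T_G\mathcal T=\{\ell_x^{d-2}(\ell_y\ell_a+\ell_x\ell_b):a,b\in\mathbb C^n\}$ of dimension $2n-1$. A form $N$ is normal to $\mathcal T$ at $G$ if and only if $\nabla N(x)=0$ and $H_N(x)\,y=0$.
\end{enumerate}
\end{lemma}

\begin{proof}
The map $([\ell],[m])\mapsto[\ell^{d-1}m]$ is a morphism $\mathbb P^{n-1}\times\mathbb P^{n-1}\to\mathbb P(\mathcal H)$ from an irreducible projective variety. Its image is closed, irreducible and of dimension at most $2n-2$. So $\{\ell^{d-1}m\}$ is a closed irreducible cone of dimension at most $2n-1$. In the same way $\mathcal V$ is a closed irreducible cone of dimension at most $n$.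

The group $GL_n(\mathbb C)$ acts linearly on $\mathcal H$ by $\ell_u\mapsto\ell_{gu}$ and preserves $\mathcal T$, hence also the singular locus of $\mathcal T$, a proper closed subset. By unique factorization $\mathcal T\setminus\mathcal V$ is the set of points in (b). It is a nonempty open subset of $\mathcal T$, so it contains a smooth point, and it is a single orbit, so all its points are smooth. The tangent space at $G$ contains the image of the differential
\[
(a,b)\mapsto\ell_x^{d-2}\bigl((d-1)\ell_y\ell_a+\ell_x\ell_b\bigr)
\]
of $(x,y)\mapsto\ell_x^{d-1}\ell_y$. If $(a,b)$ is in the kernel, then $\ell_x$ divides $\ell_y\ell_a$ but not $\ell_y$, so $a=\lambda x$ and $b=-(d-1)\lambda y$. The kernel is a line and the image has dimension $2n-1\ge\dim\mathcal T=\dim T_G\mathcal T$, so the image is the tangent space. The description of the normal space is \eqref{eq:polar}. Part (a) is the same argument for the orbit $\mathcal V\setminus\{0\}$ and the injective differential $b\mapsto cd\,\ell_x^{d-1}\ell_b$.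
\end{proof}

Parametrizations of $\mathcal T$ and $\mathcal V$ will break down on proper closed subsets. The next lemma lets us ignore these for general $F$.

\begin{lemma}\label{lem:avoid}
Let $Y\subset\mathcal H$ be an irreducible closed variety and $Z\subsetneq Y$ a closed subset. For all $F$ in a dense Zariski-open subset of $\mathcal H$, no critical point of $\operatorname{dist}_F$ on $Y$ lies in $Z$.
\end{lemma}

\begin{proof}
Since $\langle\cdot,\cdot\rangle$ is nondegenerate, $(T_GY)^\perp$ has dimension $\operatorname{codim}Y$ for $G\in Y_{\mathrm{sm}}$. So the set $\{(G,F):G\in Z\cap Y_{\mathrm{sm}},\ F-G\perp T_GY\}$ has dimension at most $\dim Z+\operatorname{codim}Y<\dim\mathcal H$, and its projection to the second factor is not dense.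
\end{proof}

To pass from $\mathcal T$ to $\mathcal C$ we recall biduality. For an irreducible closed cone $Y\subset\mathcal H$, the \emph{conormal variety} $\mathcal N_Y\subset\mathcal H\times\mathcal H$ is the closure of the normal bundle $\{(G,N):G\in Y_{\mathrm{sm}},\ N\perp T_GY\}$. It is irreducible of dimension $\dim Y+\operatorname{codim}Y=\dim\mathcal H$, it lies in $Y\times Y^\vee$, and it maps dominantly to both factors. The normal bundle is closed in $Y_{\mathrm{sm}}\times\mathcal H$, so the fiber of $\mathcal N_Y$ over a smooth point $G$ is exactly $(T_GY)^\perp$. The \emph{biduality theorem} states that, over $\mathbb C$, exchanging the factors carries $\mathcal N_Y$ onto $\mathcal N_{Y^\vee}$.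

\begin{lemma}\label{lem:dual}
Let $Y\subset\mathcal H$ be an irreducible closed cone. There is a dense Zariski-open set $U_1\subset\mathcal H$ such that for $F\in U_1$ the map $G\mapsto F-G$ is a bijection from the critical points of $\operatorname{dist}_F$ on $Y$ to those on $Y^\vee$. In particular $\operatorname{EDD}(Y)=\operatorname{EDD}(Y^\vee)$, and for real $F\in U_1$ all critical points on $Y$ are real if and only if all critical points on $Y^\vee$ are.
\end{lemma}

\begin{proof}
The pairs $(G,N)\in\mathcal N_Y$ with $G\notin Y_{\mathrm{sm}}$ or $N\notin(Y^\vee)_{\mathrm{sm}}$ form a proper closed subset of $\mathcal N_Y$, because both projections are dominant. Its dimension is less than $\dim\mathcal H$, so its image under $(G,N)\mapsto G+N$ misses a dense open set $U_1$. Let $F\in U_1$ and $P_F=\{(G,N)\in\mathcal N_Y:G+N=F\}$. Both entries of each pair in $P_F$ are smooth points. By the description of the fibers of $\mathcal N_Y$, the first entries are exactly the critical points on $Y$. By biduality and the description of the fibers of $\mathcal N_{Y^\vee}$, the second entries are exactly the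 critical points on $Y^\vee$.
\end{proof}

\section{Quadratic forms}\label{sec:quadratic}

For $d=2$ the problem is low-rank approximation of symmetric matrices, and the spectral theorem makes every critical point real. This case is known; we include the proof because the method for $d\ge3$ does not cover it.

\begin{proof}[Proof of Theorem~\ref{thm:quadratic}]
Identify $F=X^TAX$ with the symmetric matrix $A$. The coefficients of $F$ are $a_{ii}$ and $2a_{ij}$ for $i<j$, so $\langle A,B\rangle=\sum_ia_{ii}b_{ii}+2\sum_{i<j}a_{ij}b_{ij}=\operatorname{tr}(AB)$. A complex quadratic form is a square, or a product of two linear forms, exactly when its rank is at most $1$, or at most $2$. So $\mathcal V$ and $\mathcal T$ consist of the symmetric matrices of rank at most $1$ and at most $2$.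

A matrix $G$ of rank at most $1$ is a singular point of $\mathcal T$: the lines $G+\lambda vv^T$ lie in $\mathcal T$, so the Zariski tangent space at $G$ contains all $vv^T$, and these span $\mathcal H\ne\mathcal T$. Here $n\ge3$ is used. For the same reason $0$ is a singular point of $\mathcal V$. By Lemma~\ref{lem:tangent} the smooth loci of $\mathcal T$ and $\mathcal V$ consist of the matrices of rank exactly $r=2$ and $r=1$. For $G=\ell_x\ell_y=\frac12(xy^T+yx^T)$ of rank $2$, the normal space is $\{N:Nx=Ny=0\}=\{N:NG=0\}$, because $x,y$ span the column space of $G$. For $G=xx^T$ the normal space to $\mathcal V$ is $\{N:Nx=0\}=\{N:NG=0\}$. In both cases, a symmetric matrix $G$ of rank $r$ is critical if and only if $AG=G^2$.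

Let $A$ have distinct nonzero eigenvalues $\lambda_1,\dots,\lambda_n$, which holds on a dense Zariski-open set. The spectral projectors $P_i=\prod_{j\neq i}(A-\lambda_j)/(\lambda_i-\lambda_j)$ have rank one and are symmetric, being polynomials in $A$. If $AG=G^2$, transposing gives $GA=G^2=AG$, so $G$ preserves each eigenline of $A$ and $G=\sum g_iP_i$ with $\lambda_ig_i=g_i^2$. Thus $g_i\in\{0,\lambda_i\}$, with exactly $r$ of the $g_i$ nonzero. Conversely, each such $G$ is symmetric of rank $r$ and satisfies $AG=G^2$. This gives $\binom n2$ critical points on $\mathcal T$ and $n$ on $\mathcal V$. If $A$ is real, then the $\lambda_i$ and the $P_i$ are real, and so are all these points. The statements about $\mathcal C$ follow from Lemma~\ref{lem:dual}.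
\end{proof}

\begin{remark}\label{rem:d2}
The sum defining $E_n$ makes sense for $d=2$ and gives $2\binom n2$, twice the correct value: a product $\ell m$ has no preferred factor. Moreover the factors of a real critical point $\lambda_iX_i^2+\lambda_jX_j^2$ are real only if $\lambda_i\lambda_j<0$. For $d\ge3$ the form $\ell^{d-1}m$ determines $[\ell]$, and this is what the next section exploits.
\end{remark}

\section{Reduction to a function on projective space}\label{sec:reduction}

From now on $d\ge3$. The variety $\mathcal T$ is the union of the linear spaces $L_x=\{\ell_x^{d-1}\ell_b:b\in\mathbb C^n\}$. A critical point of $\operatorname{dist}_F$ on $\mathcal T$ that lies in $L_x$ is in particular critical along $L_x$, so it is the orthogonal projection of $F$ onto $L_x$. We compute this projection and then let $x$ vary.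

On $\{q\neq0\}$ put
\[
z(x)=\nabla F(x)-\frac{d\,F(x)}{q(x)}\,x .
\]
By \eqref{eq:euler}, $x\cdot z=0$: the vector $z$ is the component of $\nabla F$ orthogonal to $x$. For real $F$ and $x$ on the unit sphere it is the spherical gradient of $F$. For $q(x)=1$ put
\[
G_x=F(x)\,\ell_x^d+\ell_x^{d-1}\ell_{z(x)}\in L_x .
\]
Since $z(-x)=(-1)^{d-1}z(x)$, we have $G_{-x}=G_x$. A point $[x]\in\mathbb P^{n-1}$ with $q\neq0$ has exactly two representatives $\pm x$ with $q(x)=1$, so $G_x$ depends only on $[x]$. If $F$ and $[x]$ are real, then $x$ can be taken real and $G_x$ is real. One has $\nabla G_x(x)=d\,F(x)\,x+z=\nabla F(x)$, so $F-G_x\perp L_x$ by \eqref{eq:polar}, and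
\[
\operatorname{dist}_F(G_x)=\langle F-G_x,F\rangle=\langle F,F\rangle-F(x)^2-\tfrac1d\,z\cdot\nabla F(x)=\langle F,F\rangle-\tfrac1d\bigl(z\cdot z+d\,F(x)^2\bigr).
\]
This leads to the function
\begin{equation}\label{eq:psi}
\Psi_F=\frac{\nabla F\cdot\nabla F}{q^{d-1}}-d(d-1)\frac{F^2}{q^d},
\end{equation}
which is homogeneous of degree $0$, hence a regular function on $\{q\ne0\}\subset\mathbb P^{n-1}$. On $\{q=1\}$ we have $\nabla F\cdot\nabla F=z\cdot z+d^2F^2$, so there $\Psi_F=z\cdot z+d\,F^2$. Let also $f=F/q^{d/2}$; for real $F$ this is a function on the sphere of rays $(\mathbb R^n\setminus0)/\mathbb R_{>0}$, which we identify with the unit sphere, where $f=F$. Since $f(-x)=\pm f(x)$, it makes sense to say that a point of $\mathbb P^{n-1}(\mathbb R)$ is a critical point, or a nondegenerate critical point, of $f$. Finally put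
\[
\Sigma_F=\{[x]\in\mathbb P^{n-1}(\mathbb C):\ q(x)\neq0,\ H z\in\mathbb Cx\};
\]
the condition is independent of the representative since $H$ and $z$ are homogeneous.

\begin{lemma}\label{lem:psi}
\begin{enumerate}
\item[(a)] The critical set of $\Psi_F$ is $\Sigma_F$. It contains all points with $z=0$.
\item[(b)] Let $F$ and $x$ be real. Then $z(x)=0$ if and only if $[x]$ is a critical point of $f$. In that case $H$ preserves $x^\perp$; let $B$ be its restriction. The point $[x]$ is a nondegenerate critical point of $f$ if and only if $B-d\,F(x)/q(x)$ is invertible, and of $\Psi_F$ if and only if both $B$ and $B-d\,F(x)/q(x)$ are invertible.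
\end{enumerate}
\end{lemma}

\begin{proof}
All conditions are homogeneous in $x$, so we work on the quadric $\{q=1\}$, a double cover of $\{q\neq0\}\subset\mathbb P^{n-1}$ with tangent space $x^\perp$ at $x$. There $\Psi_F=\nabla F\cdot\nabla F-d(d-1)F^2$. For $v\in x^\perp$, using $x^THv=(d-1)\nabla F\cdot v$ from \eqref{eq:euler},
\begin{equation}\label{eq:dpsi}
\partial_v\Psi_F=2\nabla F^THv-2d(d-1)F\,\nabla F\cdot v=2(\nabla F-d\,F\,x)^THv=2z^THv .
\end{equation}
This vanishes for all $v\in x^\perp$ if and only if $Hz\in(x^\perp)^\perp=\mathbb Cx$, which proves (a).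

For (b), $\partial_vf=\nabla F\cdot v=z\cdot v$ for $v\in x^\perp$, and $z\in x^\perp$, so $x$ is critical for $f$ if and only if $z=0$. Assume this. Then $\nabla F=d\,F\,x$, so for $u\in x^\perp$ we have $\nabla F\cdot u=0$ and $x^THu=0$, that is, $Hu\in x^\perp$. Differentiating $z=\nabla F-d\,F\,x$ along the sphere gives $\partial_uz=Hu-d(\nabla F\cdot u)x-d\,F\,u=(B-d\,F)u$. At a critical point of a function $\phi$, the Hessian is $(u,v)\mapsto\partial_u(\partial_V\phi)$ for any tangent field $V$ extending $v$. Apply this to $\partial_Vf=z\cdot V$ and $\partial_V\Psi_F=2z^THV$. Since $z(x)=0$, only the derivative of $z$ contributes, and the Hessians of $f$ and $\Psi_F$ are represented by the operators $B-d\,F$ and $2B(B-d\,F)$ on $x^\perp$.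
\end{proof}

The two kinds of points of $\Sigma_F$ have different meanings: those with $z\neq0$ belong to $\mathcal T$, those with $z=0$ to $\mathcal V$.

\begin{proposition}\label{prop:reduction}
There is a dense Zariski-open set $U_0\subset\mathcal H$ such that for $F\in U_0$ the assignment $[x]\mapsto G_x$ is
\begin{enumerate}
\item[(a)] a bijection from $\{[x]\in\Sigma_F:z\neq0\}$ to the critical points of $\operatorname{dist}_F$ on $\mathcal T$, and
\item[(b)] a bijection from $\{[x]\in\Sigma_F:z=0,\ F\neq0\}$ to the critical points of $\operatorname{dist}_F$ on $\mathcal V$.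
\end{enumerate}
\end{proposition}

\begin{proof}
(a) Let $G=\ell_x^{d-1}\ell_y$ with $q(x)=1$ and $x,y$ independent. Write $y=cx+z_0$ with $x\cdot z_0=0$ and $z_0\neq0$. Differentiating $G$ and evaluating at $X=x$, where $\ell_x=1$ and $\ell_y=c$, gives
\[
\nabla G(x)=(d-1)c\,x+y=dc\,x+z_0,\qquad H_G(x)=(d-1)(d-2)c\,xx^T+(d-1)(xy^T+yx^T),
\]
and hence $H_G(x)z_0=(d-1)(z_0\cdot z_0)\,x$. By Lemma~\ref{lem:tangent}, $G$ is critical if and only if $N=F-G$ satisfies $\nabla N(x)=0$ and $H_N(x)y=0$. When $\nabla N(x)=0$, \eqref{eq:euler} gives $H_N(x)x=0$, so $y$ may be replaced by $z_0$. The conditions become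
\[
\nabla F(x)=dc\,x+z_0,\qquad Hz_0=(d-1)(z_0\cdot z_0)\,x .
\]
The first says $c=F(x)$ and $z_0=z(x)$, that is, $G=G_x$ with $z\ne0$. Given the first, the second is equivalent to $Hz\in\mathbb Cx$: if $Hz=\mu x$, then $\mu=x^THz=(d-1)\nabla F\cdot z=(d-1)\,z\cdot z$. So $G_x$ is a critical point whenever $[x]\in\Sigma_F$ and $z\neq0$, and every critical point $\ell_x^{d-1}\ell_y$ with $q(x)\neq0$ and $x,y$ independent arises in this way, after rescaling to $q(x)=1$.

The map is injective because $\ell_x$ is, up to a scalar, the only linear factor of $G_x$ of multiplicity at least $d-1\ge2$. For surjectivity let $Z\subset\mathcal T$ be the set of $\ell_x^{d-1}\ell_y$ with $q(x)=0$ or $x,y$ dependent. It is the cone over the image of a closed subset of $\mathbb P^{n-1}\times\mathbb P^{n-1}$, hence closed, and it does not contain $X_1^{d-1}X_2$. By Lemma~\ref{lem:avoid} no critical point lies in $Z$ for general $F$.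

(b) By Lemma~\ref{lem:avoid}, for general $F$ every critical point on $\mathcal V$ lies outside the closed set $\{\ell_x^d:q(x)=0\}$, so it has the form $G=c\,\ell_x^d$ with $q(x)=1$, $c\ne0$. By Lemma~\ref{lem:tangent}, such a $G$ is critical if and only if $\nabla F(x)=dc\,x$, that is, $c=F(x)$ and $z=0$; then $G=G_x$, and $G$ determines $[x]$.
\end{proof}

\section{Binary forms}\label{sec:binary}

For $n=2$ everything can be seen directly. Let $q(x)=1$ and $v=(-x_2,x_1)$. Then $x^\perp=\mathbb Cv$, $v\cdot v=1$ and $z=(\nabla F\cdot v)\,v$. The condition $Hz\in\mathbb Cx$ says $v^THz=0$, so it factors as $I_F\cdot J_F=0$ with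
\begin{equation}\label{eq:IJ}
I_F=\nabla F\cdot v=x_1F_{x_2}-x_2F_{x_1},\qquad J_F=v^THv=x_2^2F_{x_1x_1}-2x_1x_2F_{x_1x_2}+x_1^2F_{x_2x_2}.
\end{equation}
Both are binary forms of degree $d$. The roots of $I_F$ are the points with $z=0$, and for general $F$ the critical points on $\mathcal T$ come from the roots of $J_F$ at which $q$ and $I_F$ do not vanish. On the unit circle $x=(\cos\theta,\sin\theta)$ we have $x'=v$ and $v'=-x$, so $f'=I_F$ and $f''=J_F-d\,f$. Thus $\Psi_F=f'^2+d\,f^2$ and $\Psi_F'=2f'(f''+d\,f)$.

\begin{example}\label{ex:harmonic}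
Let $F=\operatorname{Re}(X_1+iX_2)^d$, so $f=\cos d\theta$. Then $I_F=-d\sin d\theta$ and $J_F=-d(d-1)\cos d\theta$. Each has $d$ simple roots in $\mathbb P^1(\mathbb R)$, where $\theta$ is taken modulo $\pi$, and the two sets of roots are disjoint. As the degree is $d$, there are no other roots. Simple real roots persist under small real perturbations, so the same holds for all real forms near $F$. Among these are general ones, and Proposition~\ref{prop:reduction} gives $\operatorname{EDD}(\mathcal T)=d=E_2$ with all critical points on $\mathcal T$ and $\mathcal V$ real.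
\end{example}

\begin{example}\label{ex:none}
In contrast with quadratic forms, reality depends on $F$. For even $d$ and $F=q^{d/2}$ we have $f=1$ and $J_F=d$ on the unit circle, so for real forms near $F$ the form $J_F$ has no real root. A real $G_x$ has a real multiple factor $[\ell_x]$, by uniqueness. Hence a general real form near $q^{d/2}$ has no real critical point on $\mathcal T$.
\end{example}

Example~\ref{ex:harmonic} is the model for the general proof: an upper bound valid for every $F$, a real form that reaches it with nondegenerate solutions, and a perturbation to a general form. For $n\ge3$ we have no factorization that separates the points with $z=0$ from the others. The upper bound will count both kinds together, so the construction has to produce both kinds in the maximal number.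

\section{The upper bound}\label{sec:upper}

We bound isolated points of $\Sigma_F$ for \emph{every} $F$, so that no genericity of the constructed form has to be verified. The tool is the following analog of B\'ezout's inequality.

\begin{lemma}\label{lem:chern}
Let $\mathcal E$ be a globally generated vector bundle of rank $N$ on a smooth complex projective variety $B$ of dimension $N$. Then every section $\sigma$ has at most $\int_Bc_N(\mathcal E)$ isolated zeros, whether or not it has other zeros.
\end{lemma}

\begin{proof}
Global generation means that evaluation $H^0(\mathcal E)\to\mathcal E_b$ is onto for each $b$. So $W=\{(\sigma',b):\sigma'(b)=0\}\subset H^0(\mathcal E)\times B$ is a vector bundle over $B$, smooth of dimension $\dim H^0(\mathcal E)$. Its tangent space at $(\sigma',b)$ consists of the $(\tau,v)$ with $\tau(b)+\partial_v\sigma'=0$, so the projection $W\to H^0(\mathcal E)$ is a submersion at $(\sigma',b)$ exactly when $v\mapsto\partial_v\sigma'$ is an isomorphism $T_bB\to\mathcal E_b$, that is, when the zero is nondegenerate. By generic smoothness in characteristic zero, all $\sigma'$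 in a dense Zariski-open set have only nondegenerate zeros, and the number of zeros of such a section is $\int_Bc_N(\mathcal E)$. Take finitely many isolated zeros of $\sigma$ and disjoint small closed balls around them that contain no other zero. A holomorphic map germ $\mathbb C^N\to\mathbb C^N$ with an isolated zero has local degree at least $1$, and the degree on the boundary sphere does not change under small perturbations. So a general $\sigma'$ close to $\sigma$ has a zero in each ball.
\end{proof}

We use three standard facts on Chern classes. Let $\mathcal Q=\mathcal O^n/\mathcal O(-1)$ be the quotient bundle on $\mathbb P^{n-1}$, with fiber $\mathbb C^n/\mathbb Cx$ at $[x]$; it is globally generated of rank $n-1$, and Whitney's formula gives $c(\mathcal Q)=(1-h)^{-1}=\sum_{i=0}^{n-1}h^i$ with $h$ the hyperplane class. For a line bundle with first Chern class $L$, the top Chern class of its tensor product with $\mathcal Q$ is $\sum_{i=0}^{n-1}h^iL^{n-1-i}$. A bundle with a nowhere vanishing section has zero top Chern class.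

By \eqref{eq:euler},
\begin{equation}\label{eq:Hz}
Hz=H\nabla F-d(d-1)\frac Fq\,\nabla F .
\end{equation}
The first idea is to clear the denominator: $qH\nabla F-d(d-1)F\nabla F$ modulo $x$ is a section of $\mathcal Q\otimes\mathcal O(2d-1)$, which yields the bound $[n]_{2d-1}$. For $n=2$ this is $2d=E_2+e_2$. In general it is too large, because the section vanishes on all of $\{q=F=0\}$. For $n=3$ it exceeds $E_3+e_3=(2d-1)^2$ by $2d$, the number of points where the conic $q=0$ meets a general curve $F=0$. To avoid the spurious zeros we keep the ratio $F/q$ as an unknown point $[\alpha:\beta]$ of a projective line, subject to one more equation.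

\begin{proposition}\label{prop:upper}
For every $F\in\mathcal H$ the set $\Sigma_F$ has at most $E_n+e_n$ isolated points.
\end{proposition}

\begin{proof}
Put $s=d-2\ge1$ and let $B$ be the quotient of $(\mathbb C^n\setminus0)\times(\mathbb C^2\setminus0)$ by the free action
\[
(\lambda,\nu)\cdot(x,\alpha,\beta)=(\lambda x,\ \nu\alpha,\ \nu\lambda^{s}\beta)
\]
of $(\mathbb C^*)^2$. Over the chart $x_i\neq0$ we normalize $x_i=1$, and what remains is $[\alpha:\beta]\in\mathbb P^1$. So $B$ is the projectivization of a sum of two line bundles on $\mathbb P^{n-1}$, a smooth projective variety of dimension $n$. Functions that are multiplied by $\nu^a\lambda^b$ under the action (we say \emph{of weight} $\nu^a\lambda^b$) are the sections of a line bundle $\mathcal O(a\zeta+bh)$ with first Chern class $a\zeta+bh$; here $h$ is pulled back from $\mathbb P^{n-1}$ and $\zeta$ is the class of $\{\alpha=0\}$. We have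
\[
h^n=0,\qquad \zeta(\zeta+sh)=0,\qquad \int_Bh^{n-1}\zeta=1 .
\]
The second relation holds because $(\alpha,\beta)$ is a nowhere vanishing section of $\mathcal O(\zeta)\oplus\mathcal O(\zeta+sh)$; the third because $h^{n-1}$ is the class of a fiber, which $\{\alpha=0\}$ meets transversally in one point.

Pull $\mathcal Q$ back to $B$ and put
\[
\mathcal E=\mathcal Q\otimes\mathcal O(\zeta+(2d-3)h)\ \oplus\ \mathcal O(\zeta+dh),\qquad
\sigma=\bigl(\alpha H\nabla F+\beta\nabla F\bmod x,\ \ \beta q+d(d-1)\alpha F\bigr).
\]
The weights match: $\alpha H\nabla F$ and $\beta\nabla F$ have weight $\nu\lambda^{2d-3}$, while $\beta q$ and $\alpha F$ have weight $\nu\lambda^d$. The rank of $\mathcal E$ is $n$. For $k\ge s$ the sections $\alpha x_i^k$ and $\beta x_i^{k-s}$ of $\mathcal O(\zeta+kh)$ have no common zero, so this line bundle is globally generated, and so is $\mathcal E$.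

At a zero of $\sigma$ with $q\ne0$ we have $\alpha\neq0$, since $\alpha=0$ would force $\beta q=0$ and $\beta=0$. Normalizing $\alpha=1$ gives $\beta=-d(d-1)F/q$, and by \eqref{eq:Hz} the first component becomes $Hz\bmod x$. So $[x]\mapsto[x,1,-d(d-1)F/q]$ is a homeomorphism from $\Sigma_F$ onto the open part $\{q\neq0\}$ of the zero set of $\sigma$, with the projection as inverse. Isolated points of $\Sigma_F$ give isolated zeros of $\sigma$, and by Lemma~\ref{lem:chern} there are at most $\int_Bc_n(\mathcal E)$ of them.

It remains to compute. We have $c_n(\mathcal E)=\gamma(\zeta,h)$, where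
\[
\gamma(\zeta,h)=(\zeta+dh)\sum_{i=0}^{n-1}h^iL^{n-1-i},\qquad L=\zeta+(2d-3)h .
\]
The relation $\zeta^2=-s\zeta h$ gives $\int\zeta^jh^{n-j}=(-s)^{j-1}$ for $j\ge1$, and the integral is $0$ for $j=0$. Writing $\gamma=\sum_j\gamma_j\zeta^jh^{n-j}$, we get $\int\gamma=\sum_{j\ge1}\gamma_j(-s)^{j-1}=\bigl(\gamma(0,1)-\gamma(-s,1)\bigr)/s$. Now $\gamma(0,1)=d\,[n]_{2d-3}$. At $(\zeta,h)=(-s,1)$ we have $L=d-1$ and $\zeta+dh=2$, so $\gamma(-s,1)=2e_n$. Since $2=d-s$,
\[
\int_Bc_n(\mathcal E)=\frac{d\,[n]_{2d-3}-2e_n}s=\frac{d\,([n]_{2d-3}-e_n)}s+e_n=E_n+e_n.\qedhere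
\]
\end{proof}

\section{A real form that reaches the bound}\label{sec:construction}

Let $F$ be a real form in $n\geq1$ variables. A real nondegenerate critical point $[x]$ of $\Psi_F$ is of \emph{type~I} if it is a critical point of $f$, and of \emph{type~II} otherwise. By Lemma~\ref{lem:psi}, type~I means $z=0$, type~II means $z\neq0$, and a point of type~I is a nondegenerate critical point of $f$. For $n=1$ the single point of $\mathbb P^0$ is of type~I, all conditions being vacuous. A point of the unit sphere has the type of its image in projective space.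

\begin{proposition}\label{prop:construction}
For every $n\ge1$ and $d\geq3$ there is a real form of degree $d$ in $n$ variables with at least $e_n$ points of type~I and at least $E_n$ points of type~II in $\mathbb P^{n-1}(\mathbb R)$.
\end{proposition}

The proof is by induction on $n$ and follows the recursion
\begin{equation}\label{eq:recursion}
e_n=(d-1)e_{n-1}+1,\qquad E_n=(2d-3)E_{n-1}+d\,e_{n-1},\qquad e_1=1,\quad E_1=0 .
\end{equation}
Both formulas come from $[n]_m=m[n-1]_m+1$; for the second, $[n]_{2d-3}-[n]_{d-1}=(2d-3)\bigl([n-1]_{2d-3}-[n-1]_{d-1}\bigr)+(d-2)e_{n-1}$.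

\subsection{The new form}\label{sub:form}

The factors $d-1$ and $2d-3=(d-1)+(d-2)$ in \eqref{eq:recursion} are the numbers of roots of $p'$ and of $p'p''$ for a real-rooted polynomial $p$ of degree $d$. Fix a monic real polynomial $p$ of degree $d$ with $d$ distinct real roots and $p(-\tau)=(-1)^dp(\tau)$, for example $\prod_{j=1}^d(\tau-2j+d+1)$. We use three properties.
\begin{enumerate}
\item[(P1)] By Rolle's theorem $p'$ has $d-1$ and $p''$ has $d-2$ simple real roots; no root is common, since the roots of $p'$ are simple.
\item[(P2)] Hence $(p'^2)'=2p'p''$ has $2d-3$ distinct real roots. At each of them $(p'^2)''=2(p''^2+p'p''')$ is nonzero: it equals $2p''^2$ at a root of $p'$ and $2p'p'''$ at a root of $p''$.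
\item[(P3)] $p(\tau)=\tau^d-c\,\tau^{d-2}+\cdots$, where $c>0$ is half the sum of the squares of the roots, because the roots sum to zero. By parity, $P(r)=r^dp(1/r)=1-cr^2+\cdots$ is a polynomial in $r^2$.
\end{enumerate}
Let $n\ge2$, and let $F'(x)$, $x\in\mathbb R^{n-1}$, be a real form of degree $d$. For small $\eta,w>0$ put
\begin{equation}\label{eq:newform}
F(x,t)=F'(x)+\eta\,|x|^d\,p(t/|x|),\qquad \widetilde F(x,t')=F(x,w^{-1/2}t').
\end{equation}
By the parity of $p$ only even powers of $|x|$ occur, so $F$ is a form of degree $d$. The form required in Proposition~\ref{prop:construction} is $\widetilde F$. We compute in the stretched coordinate $t=w^{-1/2}t'$, in which the standard quadratic form becomes $q=|x|^2+wt^2$ and $\widetilde F_{t'}^2=w^{-1}F_t^2$. Write $\Psi=\Psi_{\widetilde F}$ and $f=F/q^{d/2}$. Let $\varphi=F'|_{S^{n-2}}$ with spherical gradient $\nabla\varphi$, and $\Psi'=\Psi_{F'}|_{S^{n-2}}=|\nabla\varphi|^2+d\,\varphi^2$. In polar coordinates $x=r\omega$, $|\omega|=1$, $r>0$, we have $F=r^d\varphi(\omega)+\eta r^dp(t/r)$ and $|\nabla_xF|^2=F_r^2+r^{2d-2}|\nabla\varphi|^2$. So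 \eqref{eq:psi} and Euler's identity read
\begin{equation}\label{eq:polarpsi}
q^d\,\Psi=q\bigl(F_r^2+r^{2d-2}|\nabla\varphi|^2+w^{-1}F_t^2\bigr)-d(d-1)F^2,\qquad rF_r+tF_t=d\,F .
\end{equation}

\subsection{From one variable to two}\label{sub:model}

The step from $n-1=1$ to $n=2$ shows where the critical points go and how to choose $\eta$ and $w$. Here $F=x^d+\eta\,(t^d-cx^2t^{d-2}+\cdots)$. In the coordinate $t$ the forms \eqref{eq:IJ} of $\widetilde F$ are, up to the factors $w^{-1/2}$ and $w^{-1}$,
\[
I=xF_t-wtF_x,\qquad J=x^2F_{tt}-2wxtF_{xt}+w^2t^2F_{xx}.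
\]
In the chart $x=1$, $t=\tau$, we have $I/\eta=p'(\tau)-w\tau\,(d/\eta+d\,p-\tau p')$. If $w/\eta\to0$, this tends to $p'$, which gives $d-1$ real roots. The last root of $I$ is $x=0$. Likewise $J/\eta$ tends to $p''(\tau)$, which gives $d-2$ real roots, and the other two roots of $J$ tend to $x=0$. To separate them, take the chart $t=1$ and balance the outer terms of $J$ by setting $x=w\rho$. Then
\[
\frac J{\eta w^2}=\rho^2\,\frac{F_{tt}}\eta-2\rho\,\frac{F_{xt}}\eta+\frac{F_{xx}}\eta\ \longrightarrow\ d(d-1)\rho^2-2c ,
\]
provided that the term $d(d-1)(w\rho)^{d-2}/\eta$ contributed by $x^d$ to $F_{xx}/\eta$ tends to zero. This follows from $w/\eta\to0$ because $d\ge3$. The two missing roots are $\rho\approx\pm\sqrt{2c/(d(d-1))}$, and they are real because $c>0$. In total we find $(d-1)+1$ points of type~I and $(d-2)+2$ of type~II, in three regions: $t/x$ bounded, $x=0$, and $x/t$ of order $w$.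

The example asks for $w\ll\eta$, and $\eta\ll1$ makes $F$ a small perturbation of $F'$ where $t/|x|$ is bounded. We take
\[
w=\varepsilon^4,\qquad\eta=\varepsilon^3 .
\]
In general the variables $\omega$ and $\tau$ (or $\rho$) enter $\Psi$ at different orders in $\varepsilon$, so the critical equations decouple after each is divided by its own power of $\varepsilon$. The following form of the implicit function theorem handles this.

\begin{lemma}\label{lem:ift}
Let $W\subset\mathbb R^k\times\mathbb R^l$ be open, $m_0\in W$, and let $\Phi_\varepsilon(u,v)$, $\varepsilon>0$, be smooth functions on $W$ with $\partial_u\Phi_\varepsilon=\varepsilon^aK_1$ and $\partial_v\Phi_\varepsilon=\varepsilon^bK_2$, where $K=(K_1,K_2)$ is smooth in $(u,v,\varepsilon)\in W\times\mathbb R$. Suppose that $K(m_0,0)=0$ and that the Jacobian of $K(\cdot,0)$ at $m_0$ is invertible. Then there are arbitrarily small neighborhoods $W_0$ of $m_0$ such that, for all small $\varepsilon>0$, the function $\Phi_\varepsilon$ has exactly one critical point $m_\varepsilon$ in $W_0$. It is nondegenerate, and $m_\varepsilon\to m_0$ as $\varepsilon\to0$.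
\end{lemma}

\begin{proof}
For $\varepsilon>0$ the critical points are the zeros of $K(\cdot,\varepsilon)$, and the implicit function theorem gives $W_0$ and $m_\varepsilon$. The Hessian matrix of $\Phi_\varepsilon$ at $m_\varepsilon$ is the Jacobian of $K(\cdot,\varepsilon)$, invertible by continuity, with rows multiplied by $\varepsilon^a$ or $\varepsilon^b$.
\end{proof}

Below, $O(\varepsilon^j)$ denotes $\varepsilon^j$ times a function that is smooth in the coordinates and in $\varepsilon\in\mathbb R$; such a term stays $O(\varepsilon^j)$ after differentiation in the coordinates. By Taylor's formula, a smooth function whose expansion in $\varepsilon$ starts in order $j$ is $O(\varepsilon^j)$. The lemma is applied at finitely many base points, in local coordinates on $S^{n-2}$, with pairwise disjoint neighborhoods $W_0$.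

\subsection{The inductive step}\label{sub:step}

For $n=1$ take the form $x^d$. Let $n\ge2$ and let $F'$ be the form given by induction. We fix $2e_{n-1}$ points of type~I and $2E_{n-1}$ points of type~II of $F'$ on $S^{n-2}$; the letter $\omega_0$ denotes one of them.

\paragraph{Region 1: $t/|x|$ bounded.} The map $(\omega,\tau)\mapsto[(\omega,\tau)]$ is a double cover $S^{n-2}\times\mathbb R\to\{x\neq0\}\subset\mathbb P^{n-1}(\mathbb R)$. At $r=1$, $t=\tau$ we have $F=\varphi+\varepsilon^3p$, $F_t=\varepsilon^3p'$, $F_r=d\,F-\varepsilon^3\tau p'$ and $q=1+\varepsilon^4\tau^2$. Insert this in \eqref{eq:polarpsi}. The coefficient of $F^2$ is $d^2q-d(d-1)=d(1+d\varepsilon^4\tau^2)$, and that of $p'^2$ is $q\,\varepsilon^6(\tau^2+\varepsilon^{-4})=\varepsilon^2q^2$. Hence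
\[
\Psi=q^{-d}\Bigl[q|\nabla\varphi|^2+d(1+d\varepsilon^4\tau^2)(\varphi+\varepsilon^3p)^2-2dq\,\varepsilon^3\tau p'(\varphi+\varepsilon^3p)+\varepsilon^2q^2p'^2\Bigr].
\]
This is smooth in $(\omega,\tau,\varepsilon)$, and since $q=1+O(\varepsilon^4)$,
\[
\Psi=\Psi'(\omega)+\varepsilon^2p'(\tau)^2+O(\varepsilon^3),\qquad f=(\varphi+\varepsilon^3p)\,q^{-d/2}=\varphi(\omega)+\varepsilon^3p(\tau)+O(\varepsilon^4).
\]
The term $\varepsilon^2p'^2$ has size $\eta^2/w$ and dominates the mixed terms of size $\eta$; this is where $w\ll\eta$ is used. We get
\[
\partial_\omega\Psi=\partial_\omega\Psi'+O(\varepsilon^3),\qquad\varepsilon^{-2}\partial_\tau\Psi=(p'^2)'+O(\varepsilon).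
\]
Let $\tau_0$ be a root of $p'p''$. At $\varepsilon=0$ the right-hand sides vanish at $(\omega_0,\tau_0)$, and their Jacobian is block diagonal with blocks the Hessian of $\Psi'$ at $\omega_0$ and $(p'^2)''(\tau_0)$, invertible by the definition of the types and by (P2). Lemma~\ref{lem:ift} gives a nondegenerate critical point $m_\varepsilon$ of $\Psi$, unique near $(\omega_0,\tau_0)$. Its type is read off from
\[
\partial_\omega f=\partial_\omega\varphi+O(\varepsilon^4),\qquad\varepsilon^{-3}\partial_\tau f=p'+O(\varepsilon).
\]
\begin{itemize}
\item Let $\omega_0$ be of type~I and $p'(\tau_0)=0$. The Hessian of $\varphi$ at $\omega_0$ and $p''(\tau_0)$ are invertible, so Lemma~\ref{lem:ift} gives a critical point of $f$ tending to $(\omega_0,\tau_0)$. It is critical for $\Psi$ by Lemma~\ref{lem:psi}, so it equals $m_\varepsilon$ by uniqueness. Thus $m_\varepsilon$ is of type~I.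
\item Let $\omega_0$ be of type~I and $p''(\tau_0)=0$. Then $p'(\tau_0)\neq0$ by (P1), so $\partial_\tau f\neq0$ at $m_\varepsilon$, which is of type~II.
\item Let $\omega_0$ be of type~II. Then $\partial_\omega\varphi(\omega_0)\neq0$, so $\partial_\omega f\neq0$ at $m_\varepsilon$, which is of type~II, for each of the $2d-3$ values of $\tau_0$.
\end{itemize}
The points $m_\varepsilon$ are distinct in $S^{n-2}\times\mathbb R$, and each projective point has two preimages. We obtain at least $(d-1)e_{n-1}$ points of type~I and $(d-2)e_{n-1}+(2d-3)E_{n-1}$ of type~II.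

\paragraph{Region 2: the point $x=0$.} Since $d\ge3$, the form $F'$ vanishes to third order at $x=0$, so $F(x,1)=\eta(1-c|x|^2)+(\text{terms of degree}\ge3)$ by (P3). At the point $x=0$, $t=1$ we have $\nabla_xF=0$, so the gradient of $\widetilde F$ is proportional to the point and $z=0$. The orthogonal complement of the point is $\{t=0\}$, and in the notation of Lemma~\ref{lem:psi} we have $B=-2c\eta$, $F=\eta$, $q=w$, so $B-d\,F/q=-\eta(2c+d/w)$. Both scalar operators are invertible because $c>0$. This is one more point of type~I.

\paragraph{Region 3: $|x|/|t|$ of order $w$.} The map $(\omega,\rho)\mapsto[(w\rho\,\omega,1)]$ is a diffeomorphism from $S^{n-2}\times\mathbb R_{>0}$ onto $\{x\neq0,\ t\neq0\}\subset\mathbb P^{n-1}(\mathbb R)$. At $t=1$ we have $F_t=d\,F-rF_r$ and $q=w+r^2$. In \eqref{eq:polarpsi} the coefficient of $F_r^2$ is $q(1+r^2/w)=q^2/w$ and that of $F^2$ is $d^2q/w-d(d-1)=d(1+dr^2/w)$, so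
\[
q^d\,\Psi=\frac{q^2}wF_r^2-\frac{2dqr}wFF_r+d\Bigl(1+\frac{dr^2}w\Bigr)F^2+q\,r^{2d-2}|\nabla\varphi|^2 .
\]
Substitute $r=w\rho$. Then $q=wQ$ with $Q=1+w\rho^2$, and $F=r^d\varphi+\eta P(r)=\eta\widehat F$ with
\[
\widehat F=a+\delta b,\qquad a=P(w\rho),\qquad b=\rho^d\varphi(\omega),\qquad\delta=w^d/\eta=\varepsilon^{4d-3}.
\]
Since $F_r=(\eta/w)\widehat F_\rho$ and $w^{2d-1}\eta^{-2}=\varepsilon^{8d-10}=\delta\,\varepsilon^{4d-7}$, the rescaled function $S=w^d\eta^{-2}\Psi$ is
\begin{equation}\label{eq:S}
S=Q^{-d}\Bigl[\frac{Q^2}w\widehat F_\rho^{\,2}-2dQ\rho\,\widehat F\widehat F_\rho+d(1+dw\rho^2)\widehat F^{\,2}+\delta\,\varepsilon^{4d-7}Q\,\rho^{2d-2}|\nabla\varphi|^2\Bigr].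
\end{equation}
The difficulty is that $S$ is constant to leading order. We need the first nonconstant term in $\rho$ and, much further down, the first term that depends on $\omega$.

Let $S_0$ be the part of $S$ independent of $\omega$, obtained by setting $\delta=0$ in \eqref{eq:S}. By (P3), $P'(r)$ is divisible by $r$, so $a_\rho=wP'(w\rho)$ is divisible by $w^2$, $a_\rho^2/w$ is divisible by $w^3$, and $S_0$ is smooth in $(\rho,w)$. With $u=w\rho^2$ we have $(1+u)^{-d}(1+du)=1+\bigl(\frac{d(d+1)}2-d^2\bigr)u^2+\cdots$, so modulo $w^3$
\[
a\equiv1-cw^2\rho^2,\qquad a_\rho\equiv-2cw^2\rho,\qquad Q^{-d}(1+dw\rho^2)\equiv1-\tfrac{d(d-1)}2w^2\rho^4 .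
\]
The three terms of $S_0$ are therefore congruent to $0$, to $4cd\,w^2\rho^2$, and to $d-2cd\,w^2\rho^2-\frac{d^2(d-1)}2w^2\rho^4$. Thus $S_0=d+\varepsilon^8g(\rho)+O(\varepsilon^{12})$ with
\[
g(\rho)=2cd\,\rho^2-\tfrac{d^2(d-1)}2\rho^4,\qquad g'(\rho)=-2d\rho\bigl(d(d-1)\rho^2-2c\bigr).
\]
The last factor is the limit found in Section~\ref{sub:model}. At $\rho_0=\sqrt{2c/(d(d-1))}$ we have $g'(\rho_0)=0$ and $g''(\rho_0)=4cd-6d^2(d-1)\rho_0^2=-8cd\neq0$.

For the rest, expand \eqref{eq:S} with $\widehat F=a+\delta b$ and use $\delta/w=\varepsilon^{4d-7}$: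
\[
\begin{aligned}
\frac{S-S_0}\delta=Q^{-d}\Bigl[&Q^2\bigl(2P'(w\rho)\,b_\rho+\varepsilon^{4d-7}b_\rho^2\bigr)-2dQ\rho\,(ab_\rho+a_\rho b+\delta\,bb_\rho)\\
&+d(1+dw\rho^2)(2ab+\delta\,b^2)+\varepsilon^{4d-7}Q\,\rho^{2d-2}|\nabla\varphi|^2\Bigr].
\end{aligned}
\]
This is smooth in $(\omega,\rho,\varepsilon)$. At $\varepsilon=0$ we have $Q=a=1$ and $P'(0)=a_\rho=0$, so it equals $-2d\rho\,b_\rho+2d\,b=-2d(d-1)\rho^d\varphi$. Since $S_0$ does not depend on $\omega$,
\[
\varepsilon^{-(4d-3)}\partial_\omega S=-2d(d-1)\rho^d\,\partial_\omega\varphi+O(\varepsilon),\qquad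
\varepsilon^{-8}\partial_\rho S=g'(\rho)+O(\varepsilon^4)+O(\varepsilon^{4d-11}),
\]
and $4d-11\ge1$ exactly because $d\ge3$. Let $\omega_0$ be of type~I, so that it is a nondegenerate critical point of $\varphi$. At $\varepsilon=0$ the right-hand sides vanish at $(\omega_0,\rho_0)$. Their Jacobian is block diagonal, since the $\rho$-derivative of the first is a multiple of $\partial_\omega\varphi(\omega_0)=0$ and the second does not depend on $\omega$. The blocks are $-2d(d-1)\rho_0^d$ times the Hessian of $\varphi$ at $\omega_0$, and $g''(\rho_0)$. Lemma~\ref{lem:ift} gives a nondegenerate critical point of $S$, hence of $\Psi$, near each $(\omega_0,\rho_0)$. To find its type, note that $f=\eta w^{-d/2}\widehat FQ^{-d/2}$, and $\widehat F=1+O(\varepsilon^8)$ because $4d-3\ge9$. So $\widehat FQ^{-d/2}=1-\frac d2\varepsilon^4\rho^2+O(\varepsilon^8)$, whose $\rho$-derivative $-d\varepsilon^4\rho+O(\varepsilon^8)$ is nonzero near $\rho_0$. We obtain $2e_{n-1}$ points of type~II; no factor $\frac12$ appears since the coordinate map is injective.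

\paragraph{The count.} As $\varepsilon\to0$, the ratio $|t|/|x|$ stays bounded at the points of Region~1, it equals $1/(\varepsilon^4\rho)$ and tends to infinity at those of Region~3, and $x=0$ in Region~2. So for small $\varepsilon$ the points from different regions are distinct. Their numbers are at least the following.
\begin{center}
\begin{tabular}{llcc}
\hline
region & base point & type I & type II\\
\hline
1 & $\omega_0$ of type I, $p'(\tau_0)=0$ & $(d-1)e_{n-1}$ & \\
1 & $\omega_0$ of type I, $p''(\tau_0)=0$ & & $(d-2)e_{n-1}$\\
1 & $\omega_0$ of type II, $p'p''(\tau_0)=0$ & & $(2d-3)E_{n-1}$\\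
2 & $x=0$ & $1$ & \\
3 & $\omega_0$ of type I, $\rho=\rho_0$ & & $2e_{n-1}$\\
\hline
\end{tabular}
\end{center}
By \eqref{eq:recursion} the columns add up to $e_n$ and $E_n$. This proves Proposition~\ref{prop:construction}. \qed

\section{Proof of Theorem~\ref{thm:main}}\label{sec:end}

The form $F_1$ given by Proposition~\ref{prop:construction} need not be general, so we first spread its critical points over a neighborhood. Choose $e_n$ points of type~I and $E_n$ points of type~II of $F_1$.

\paragraph{The set $O$.} The functions $\Psi_F$ and $f$ depend smoothly on the point and on $F\in\mathcal H^{\mathbb R}$. By the implicit function theorem there are disjoint neighborhoods of the chosen points in $\mathbb P^{n-1}(\mathbb R)$ and a Euclidean-open neighborhood $O\subset\mathcal H^{\mathbb R}$ of $F_1$ such that, for $F\in O$, the function $\Psi_F$ has in each neighborhood exactly one critical point, which is nondegenerate and depends continuously on $F$. After shrinking $O$ the types persist. Near a point of type~II the condition $z\neq0$ is open. Near a point of type~I the function $f$ keeps a critical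 point, since the original one was nondegenerate; it is critical for $\Psi_F$ by Lemma~\ref{lem:psi}, so by uniqueness it is the point above. Thus every $F\in O$ has a set $R_F$ of $e_n$ points of type~I and $E_n$ points of type~II.

\paragraph{The bounds meet.} In an affine chart with real coordinates, the real and the holomorphic Hessian matrices of $\Psi_F$ at a real point coincide. So each point of $R_F$ is a nondegenerate critical point of the holomorphic function $\Psi_F$, hence an isolated point of its critical set $\Sigma_F$. By Proposition~\ref{prop:upper}, for every $F\in O$ the set of isolated points of $\Sigma_F$ is exactly $R_F$.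

\paragraph{General $F$ in $O$.} Let $U=U_0\cap U_1\cap U_{\mathcal T}\cap U_{\mathcal C}\cap U_{\mathcal V}$, with $U_0$ from Proposition~\ref{prop:reduction} and $U_1$ from Lemma~\ref{lem:dual} for $Y=\mathcal T$. It is dense and Zariski-open, so $O\cap U\neq\emptyset$. Let $F\in O\cap U$. By Proposition~\ref{prop:reduction}, the sets
\[
\Sigma^{\mathcal T}=\{[x]\in\Sigma_F:z\neq0\},\qquad\Sigma^{\mathcal V}=\{[x]\in\Sigma_F:z=0,\ F\neq0\}
\]
have $\operatorname{EDD}(\mathcal T)$ and $\operatorname{EDD}(\mathcal V)$ elements. Their union is the complement in $\Sigma_F$ of the closed set $\{z=0,\ F=0\}$. It is finite and open in $\Sigma_F$, so its points are isolated in $\Sigma_F$ and lie in $R_F$. Therefore all points of $\Sigma^{\mathcal T}\cup\Sigma^{\mathcal V}$ are real, and so are the forms $G_x$, which are all the critical points on $\mathcal T$ and on $\mathcal V$. The points of $R_F$ with $z\ne0$ are the $E_n$ points of type~II, and they lie in $\Sigma^{\mathcal T}$. Hence $\Sigma^{\mathcal T}$ has exactly $E_n$ elements, and $\operatorname{EDD}(\mathcal T)=E_n$. By Lemma~\ref{lem:dual}, the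 critical points on $\mathcal C$ are the real forms $F-G_x$, $[x]\in\Sigma^{\mathcal T}$, and $\operatorname{EDD}(\mathcal C)=E_n$. \qed

\begin{thebibliography}{1}

\bibitem{KMP}
Khazhgali Kozhasov, Bernard Mourrain, Adam Parusi{\'n}ski,
\emph{On the distance to discriminants and osculating varieties},
arXiv:2610.06538 (2026).

\end{thebibliography}
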